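\title{Rigidity of the truth-table degrees}

\begin{abstract}
We prove in ZFC that every order isomorphism between two upper cones of the truth-table degrees is the identity map of a single cone. In particular the partial order of truth-table degrees has no automorphism other than the identity, so every automorphism is induced by a continuous function on a comeager set and by an arithmetic function. The proof uses the Baire category theorem twice: first to represent the isomorphism on a comeager set by one Borel function $F$, and then to show that flipping a bit of a generic real $X$ acts on $F(X)$ by total functionals, uniformly in the position of the bit.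
\end{abstract}

\section{Introduction}

We call the elements of Cantor space $2^\omega$ \emph{reals} and identify them with subsets of $\omega$. A \emph{tt-functional} is a function $\Phi\colon 2^\omega\to2^\omega$ computed by an oracle Turing machine that halts on every oracle and every input: with oracle $X$ and input $n$ it outputs the bit $\Phi(X)(n)$. We write $X\le_{\mathrm{tt}}X'$ if $X=\Phi(X')$ for some tt-functional $\Phi$, and $X\equiv_{\mathrm{tt}}X'$ if each of the two reals is reducible to the other. The equivalence classes $\deg X$ are the \emph{truth-table degrees}, and $\mathcal D_{\mathrm{tt}}$ is their partial order. An \emph{automorphism} of $\mathcal D_{\mathrm{tt}}$ is an order-preserving bijection $\pi\colon\mathcal D_{\mathrm{tt}}\to\mathcal D_{\mathrm{tt}}$ whose inverse is also order-preserving.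

Turing reducibility asks only that the machine halt on the oracle $X'$ at hand. Halting on all oracles has a strong consequence: by compactness, the part of the oracle that is read in order to produce the $n$th output bit is bounded by a computable function of $n$ alone (Lemma~\ref{lem:modulus}). So $X\le_{\mathrm{tt}}X'$ means that each bit of $X$ is a Boolean function of an initial segment of $X'$, with a truth table that is computed in advance.

An automorphism acts on degrees, and one would like to see it act on reals. Let $D\subseteq2^\omega$ and $F\colon D\to2^\omega$. We say that $F$ \emph{induces $\pi$ on $D$} if $\deg F(X)=\pi(\deg X)$ for all $X\in D$, and that $F$ \emph{induces $\pi$} if this holds with $D=2^\omega$. Every $\pi$ is induced by some function, since one can choose a real in each degree $\pi(\deg X)$; the question is whether the choice can be made in a regular way. A function $F\colon2^\omega\to2^\omega$ is \emph{arithmetic} if its graph $\{(X,Y):F(X)=Y\}$ is defined by a formula of second-order arithmetic with no set quantifiers and no parameters other than the free set variables $X,Y$. By a theorem of Slaman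 and Woodin, every automorphism of the Turing degrees is induced by an arithmetic function. The following two questions come from Kjos-Hanssen~\cite{KH}.
\begin{enumerate}
\item[(1)] For every automorphism $\pi$ of $\mathcal D_{\mathrm{tt}}$, are there a comeager set $D\subseteq2^\omega$ and a function $F\colon D\to2^\omega$, continuous in the subspace topology of $D$, such that $F$ induces $\pi$ on $D$?
\item[(2)] Is every automorphism of $\mathcal D_{\mathrm{tt}}$ induced by an arithmetic function?
\end{enumerate}
For each question the task is to prove the statement in ZFC, to refute it, or to show that ZFC does not decide it.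

The analogy with the Turing degrees suggests a positive answer. So do the first experiments: the translation $X\mapsto X+C$ (addition mod $2$) and the map $X\mapsto X\oplus C$ send $\emptyset$ to a real of degree $\deg C$, and an automorphism fixes the least degree, so these maps induce an automorphism only when $C$ is computable, and then they induce the identity. On the other hand, an automorphism is an arbitrary bijection of a set of size continuum, and the definition gives no control over it. A positive answer to (2) would be a severe restriction: there are countably many formulas and each function induces at most one automorphism, so there would be only countably many automorphisms. We show that there is exactly one. For a degree $\mathbf a$ let $\mathcal D(\ge\mathbf a)=\{\mathbf x\in\mathcal D_{\mathrm{tt}}:\mathbf x\ge\mathbf a\}$ be the \emph{upper cone} above $\mathbf a$.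

\begin{theorem}[ZFC]\label{thm:main}
Let $\pi\colon\mathcal D(\ge\mathbf a)\to\mathcal D(\ge\mathbf b)$ be an order isomorphism. Then $\mathbf a=\mathbf b$ and $\pi$ is the identity.
\end{theorem}

\begin{corollary}\label{cor:main}
The only automorphism of $\mathcal D_{\mathrm{tt}}$ is the identity. Questions \textup{(1)} and \textup{(2)} both have a positive answer, provably in ZFC.
\end{corollary}

\begin{proof}
Apply Theorem~\ref{thm:main} with $\mathbf a=\mathbf b=\mathbf 0$, the degree of the computable reals. The function $F(X)=X$ is continuous and induces the identity on the comeager set $D=2^\omega$. Its graph is defined by $\forall n\,(n\in X\leftrightarrow n\in Y)$, which has no set quantifiers and no parameters.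
\end{proof}

The cones cost nothing extra in the proof; a reader interested only in the two questions may take $\mathbf a=\mathbf b=\mathbf 0$ and $A=B=\emptyset$ below.

After the preliminaries, Section~\ref{sec:flip} isolates the one device that produces tt-reductions in this paper, the \emph{flip test}, and runs it in a model case. Section~\ref{sec:candidates} shows that countably many Borel functions suffice to represent $\pi$ at every real, and Section~\ref{sec:borel} merges them into one Borel function $F$ that represents $\pi$ on a comeager set. Section~\ref{sec:transport} supplies what the flip test needs to know about $F$, and Section~\ref{sec:proof} proves the theorem.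

\section{Functionals, degrees and category}\label{sec:prelim}

\subsection{Functionals and moduli}

For reals $X,X'$ we write $X+X'$ for the sum mod $2$ (symmetric difference), $\overline X$ for the complement, $X\oplus X'=\{2n:n\in X\}\cup\{2n+1:n\in X'\}$ for the join, and $X\restriction n$ for the string of the first $n$ bits of $X$. Iterated joins are bracketed to the left, so every real is a join $C_1\oplus\dots\oplus C_k$ in exactly one way, and the $C_i$ are obtained from it by tt-functionals. Thus $X+\{k\}$ is $X$ with bit $k$ flipped. Let $\mathbb F$ be the set of tt-functionals; it is countable and closed under composition. A sequence $(\Phi_j)_{j\in\omega}$ in $\mathbb F$ is \emph{uniformly computable} if a single oracle machine, halting on all oracles and inputs, computes $\Phi_j(X)(i)$ from $j,i$ and the oracle $X$.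

\begin{lemma}\label{lem:modulus}
If $(\Phi_j)_{j\in\omega}$ is a uniformly computable sequence of tt-functionals, there is a computable function $\mu$ such that $\Phi_j(X)\restriction n$ depends only on $X\restriction\mu(j,n)$.
\end{lemma}

\begin{proof}
Fix $j,n$. Let $O_m$ be the set of oracles $X$ such that the computations of $\Phi_j(X)(i)$, $i<n$, all halt within $m$ steps and query the oracle only below $m$. Membership in $O_m$ depends only on $X\restriction m$, so $O_m$ is open and one can decide whether $O_m=2^\omega$ by running through the strings of length $m$. The sets $O_m$ increase with $m$ and cover $2^\omega$, so by compactness $O_m=2^\omega$ for some $m$. Let $\mu(j,n)$ be the least such $m$.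
\end{proof}

We call $\mu$ a \emph{modulus}. In particular each $\Phi\in\mathbb F$ is uniformly continuous and has a computable modulus $\mu(n)$.

It is convenient to index bits by $\omega\times\omega$ or by $I=\omega\times\mathbb Z$ as well as by $\omega$. For each of these index sets $J$ we fix a computable bijection $J\to\omega$ and use it to identify $2^J$ with $2^\omega$; subsets of $2^\omega$ and functions on $2^\omega$ are transferred to $2^J$ in this way. The identification respects the topology and the operations $+$, $\cap$ and complement. For a finite partial function $\sigma\colon J\to2$ let $[\sigma]=\{X\in2^J:X\supset\sigma\}$. These are the \emph{basic open sets}; in a finite product the basic open sets are the \emph{boxes} $[\sigma]\times[u]\times\cdots$. Every basic open set is nonempty and contains a point all of whose coordinates are finite sets, hence computable.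

The relation $\le_{\mathrm{tt}}$ is the union over $\Phi\in\mathbb F$ of the closed sets $\{(X,X'):X=\Phi(X')\}$, so it is $F_\sigma$. If $g,g'$ are Borel functions, then $\{x:g(x)=g'(x)\}$ and $\{x:g(x)\le_{\mathrm{tt}}g'(x)\}$ are Borel sets.

\subsection{Images and preimages}

The degree $\deg(X\oplus X')$ is the least upper bound $\deg X\vee\deg X'$. If both degrees lie in an upper cone, it is also their least upper bound in the cone, so an order isomorphism of cones preserves $\vee$.

For the rest of the paper fix an order isomorphism $\pi\colon\mathcal D(\ge\mathbf a)\to\mathcal D(\ge\mathbf b)$ and reals $A\in\mathbf a$, $B\in\mathbf b$. An arbitrary real need not have its degree in the cone, so we put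
\[
\deg_{\mathbf a}X=\deg X\vee\mathbf a=\deg(X\oplus A),\qquad \deg_{\mathbf b}U=\deg U\vee\mathbf b=\deg(U\oplus B).
\]
We call $Y$ an \emph{image} of $X$ if $\deg Y=\pi(\deg_{\mathbf a}X)$, and $Q$ a \emph{preimage} of $U$ if $\deg Q=\pi^{-1}(\deg_{\mathbf b}U)$. Nearly all that we use of $\pi$ is in the following rules.

\begin{lemma}\label{lem:images}
\begin{enumerate}
\item[(I1)] Every real has an image; every image is $\ge_{\mathrm{tt}}B$; and reals of the same degree have the same images.
\item[(I2)] If $Y_1,\dots,Y_k$ are images of $X_1,\dots,X_k$, then $Y_1\oplus\dots\oplus Y_k$ is an image of $X_1\oplus\dots\oplus X_k$.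
\item[(I3)] If $Y,Y'$ are images of $X,X'$ and $X\le_{\mathrm{tt}}X'$, then $Y\le_{\mathrm{tt}}Y'$.
\item[(I4)] If $Y$ is an image of $X$, then $X\oplus A$ is a preimage of $Y$. If $Q$ is a preimage of $U$, then $U\oplus B$ is an image of $Q$.
\end{enumerate}
Rules \textup{(I1)--(I3)} also hold for preimages, with $A$ in place of $B$.
\end{lemma}

\begin{proof}
(I1) restates the definition. (I2) holds because $\deg_{\mathbf a}(X_1\oplus\dots\oplus X_k)=\bigvee_i\deg_{\mathbf a}X_i$ and $\pi$ preserves $\vee$. (I3) holds because $\deg_{\mathbf a}X\le\deg_{\mathbf a}X'$ and $\pi$ preserves order. For (I4), an image $Y$ of $X$ satisfies $Y\ge_{\mathrm{tt}}B$, so $\pi^{-1}(\deg_{\mathbf b}Y)=\pi^{-1}(\deg Y)=\deg_{\mathbf a}X$. The statements about preimages are the same statements for $\pi^{-1}$.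
\end{proof}

We use (I2) and (I3) together: a reduction $X\le_{\mathrm{tt}}X_1\oplus\dots\oplus X_k$ \emph{transfers} to a reduction $Y\le_{\mathrm{tt}}Y_1\oplus\dots\oplus Y_k$ between any images, and likewise between any preimages.

\subsection{Baire category}

We recall the standard facts from \cite[\S8]{Kechris}. The ambient space is a finite product of copies of Cantor space, and $O,P$ denote nonempty open sets. A set is \emph{meager} if it is a countable union of nowhere dense sets; every meager set is contained in a meager $F_\sigma$ set. A set $S$ is \emph{meager in $O$} if $S\cap O$ is meager and \emph{comeager in $O$} if $O\setminus S$ is meager; a property holds for \emph{comeagerly many} $x\in O$ if the set where it holds is comeager in $O$. Homeomorphisms and countable intersections preserve comeagerness.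
\begin{itemize}
\item \emph{Baire category theorem.} A set comeager in $O$ is dense in $O$. Hence a closed set that is comeager in $O$ contains $O$, and two continuous functions that agree at comeagerly many points of $O$ agree on $O$.
\item \emph{Baire property.} A set has the Baire property if it differs from an open set by a meager set. Borel sets and meager sets have it.
\item \emph{Kuratowski--Ulam theorem.} A set $S\subseteq O\times P$ with the Baire property is comeager in $O\times P$ if and only if for comeagerly many $x\in O$ the section $S_x=\{y:(x,y)\in S\}$ is comeager in $P$; the same holds with the factors exchanged.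
\end{itemize}
Sets defined from $\pi$ need not have the Baire property. For them the substitute for ``comeager'' is this: $S$ is \emph{everywhere nonmeager in $O$} if $S\cap O'$ is nonmeager for every nonempty open $O'\subseteq O$. The property passes to nonempty open subsets of $O$, it survives intersecting $S$ with a set comeager in $O$, and it holds for every set comeager in $O$.

\begin{lemma}\label{lem:category}
\begin{enumerate}
\item[(C1)] If $S\cap O$ is nonmeager, then $S$ is everywhere nonmeager in some basic open $O'\subseteq O$.
\item[(C2)] A Borel set that is nonmeager in $O$ is comeager in some basic open $O'\subseteq O$. A Borel set that is nonmeager in every basic open subset of $O$ is comeager in $O$.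
\item[(C3)] If $S$ is everywhere nonmeager in $O$ and $S'$ in $P$, then $S\times S'$ is everywhere nonmeager in $O\times P$.
\item[(C4)] \textup{(Freezing.)} If $S$ is everywhere nonmeager in $O$ and $S\cap O$ is covered by Borel sets $E_0,E_1,\dots$, then some $E_i$ is comeager in some basic open $O'\subseteq O$.
\item[(C5)] Let $g\colon O\times P\to O''$ be continuous, with $O''$ open and $g(\cdot,y)\colon O\to O''$ a homeomorphism for each $y\in P$. If $D$ is Borel and comeager in $O''$, then $g^{-1}(D)$ is Borel and comeager in $O\times P$.
\end{enumerate}
\end{lemma}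

\begin{proof}
(C1) Let $W$ be the union of the countably many basic open subsets of $O$ in which $S$ is meager; $S\cap W$ is meager. If the conclusion fails, every basic open $O'\subseteq O$ meets $W$, so $O\setminus W$ is nowhere dense and $S\cap O$ is meager.

(C2) Let $E$ be Borel and nonmeager in $O$, and let $E$ differ from the open set $W$ by a meager set. Then $W\cap O\ne\emptyset$, and $E$ is comeager in any basic open $O'\subseteq W\cap O$. For the second statement, if the complement of $E$ were nonmeager in $O$, it would be comeager in some basic open $O'\subseteq O$, and $E$ would be meager in $O'$.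

(C3) Suppose $S\times S'$ is meager in a box $O_1\times P_1\subseteq O\times P$. By Kuratowski--Ulam, for comeagerly many $x\in O_1$ the section of $S\times S'$ at $x$ is meager in $P_1$. Since $S\cap O_1$ is nonmeager, one such $x$ lies in $S$, and its section is $S'$. So $S'$ is meager in $P_1$, a contradiction.

(C4) Some $E_i\cap O$ is nonmeager; apply (C2).

(C5) Every section of $g^{-1}(D)$ at a point $y\in P$ is comeager in $O$; apply Kuratowski--Ulam.
\end{proof}

Freezing is used in one way throughout. At each point of $S$ some reductions hold between Borel functions of the point, witnessed by functionals and indices that depend on the point. There are countably many possible witnesses, so one fixed choice works at comeagerly many points of a smaller box. The conclusion concerns comeagerly many points of that box, \emph{whether or not they lie in $S$}.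

\section{The flip test}\label{sec:flip}

To prove that $\pi$ is the identity we must, given a real $Z$ and an image $Z'$ of it, compute $Z$ from $Z'$, and we know nothing about $Z'$ except reductions that transfer. So we look for a family of reductions that pins down the bits of $Z$. For any real $U$,
\begin{equation}\label{eq:split}
Z\cap U\le_{\mathrm{tt}}Z\oplus U,\qquad \overline Z\cap U\le_{\mathrm{tt}}Z\oplus U,\qquad U\le_{\mathrm{tt}}(Z\cap U)\oplus(\overline Z\cap U),
\end{equation}
the last because $U$ is the union of the two halves. Now flip bit $k$ of $U$. If $k\notin Z$, the half $Z\cap U$ does not change; if $k\in Z$, the half $\overline Z\cap U$ does not change, and then $Z\cap U$ must change, because the two halves determine $U$. For instance, with $U=\emptyset$ the halves go from $(\emptyset,\emptyset)$ to $(\{k\},\emptyset)$ if $k\in Z$ and to $(\emptyset,\{k\})$ if $k\notin Z$. Thus $k\in Z$ if and only if the flip changes the first half. This description of $Z$ never looks inside the halves: it uses only that equal inputs give equal outputs and that the two outputs together recover $U$. It therefore survives when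 the halves are replaced by unknown functions of the halves. The next lemma turns the description into a tt-reduction.

\begin{lemma}[Flip test]\label{lem:flip}
Let $Z,W$ be reals, $J\subseteq\omega$ cofinite, $\Omega\in\mathbb F$, $s\colon\omega\to\omega$ computable, and $(\Lambda_k),(\Lambda'_k)$ uniformly computable sequences of tt-functionals. For $k\in J$ let $\alpha_k=\Lambda_k(W)$, $\alpha'_k=\Lambda'_k(W)$, and let $\beta_k,\beta'_k$ be reals. Suppose that for all $k\in J$:
\begin{enumerate}
\item[(i)] if $k\notin Z$, then $\alpha_k=\alpha'_k$;
\item[(ii)] if $k\in Z$, then $\beta_k=\beta'_k$;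
\item[(iii)] $\Omega(\alpha_k\oplus\beta_k)\restriction s(k)\ne\Omega(\alpha'_k\oplus\beta'_k)\restriction s(k)$.
\end{enumerate}
Then $Z\le_{\mathrm{tt}}W$.
\end{lemma}

\begin{proof}
Let $\mu$ be a modulus of $\Omega$ and $r(k)=\mu(s(k))$. Let $k\in J\cap Z$. If $\alpha_k\restriction r(k)=\alpha'_k\restriction r(k)$, then by (ii) the joins $\alpha_k\oplus\beta_k$ and $\alpha'_k\oplus\beta'_k$ agree below $r(k)$, which contradicts (iii). Together with (i) this gives, for $k\in J$,
\[
k\in Z\iff\Lambda_k(W)\restriction r(k)\ne\Lambda'_k(W)\restriction r(k).
\]
Consider the machine that, with oracle $W'$ and input $k\in J$, computes $\Lambda_k(W')\restriction r(k)$ and $\Lambda'_k(W')\restriction r(k)$ and outputs $1$ exactly if they differ, and that reads $Z(k)$ from a finite table if $k\notin J$. It halts on all oracles and computes $Z$ from $W$.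
\end{proof}

If $W$ also computed the $\beta$'s and we wanted only a Turing reduction, it would be enough to know that $(\alpha_k,\beta_k)\ne(\alpha'_k,\beta'_k)$: one would search for a difference in the first or in the second component. That search need not halt on other oracles. The computable bound $s$ in (iii) is what makes the reduction total, and obtaining it is the main difficulty in Section~\ref{sec:transport}. In the first application it comes for free.

\begin{proposition}\label{prop:split}
Let $Z,Z'$ be reals, $g,g^*\colon2^\omega\to2^\omega$ arbitrary functions, $L,L^*,\Psi\in\mathbb F$, and $[u]$ a basic open set. Suppose that for comeagerly many $U\in[u]$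
\begin{equation}\label{eq:prop}
g(Z\cap U)=L(Z'\oplus U),\quad g^*(\overline Z\cap U)=L^*(Z'\oplus U),\quad U=\Psi\big(g(Z\cap U)\oplus g^*(\overline Z\cap U)\big).
\end{equation}
Then $Z\le_{\mathrm{tt}}Z'$.
\end{proposition}

\begin{proof}
The maps $l(U)=L(Z'\oplus U)$ and $l^*(U)=L^*(Z'\oplus U)$ are continuous on $2^\omega$. Let $k\in J=\omega\setminus\operatorname{dom}u$. The flip $U\mapsto U+\{k\}$ is a homeomorphism of $[u]$, so for comeagerly many $U\in[u]$ both $U$ and $U+\{k\}$ satisfy \eqref{eq:prop}. For these $U$: if $k\notin Z$, then $Z\cap U=Z\cap(U+\{k\})$ and so $l(U)=l(U+\{k\})$; if $k\in Z$, then $\overline Z\cap U=\overline Z\cap(U+\{k\})$ and so $l^*(U)=l^*(U+\{k\})$; and $U=\Psi(l(U)\oplus l^*(U))$. These are identities between continuous functions of $U$, so they hold for \emph{all} $U\in[u]$.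

Let $U_0\in[u]$ be a finite set. Apply Lemma~\ref{lem:flip} with $W=Z'$, $\Omega=\Psi$, $s(k)=k+1$,
\[
\Lambda_k(W')=L(W'\oplus U_0),\qquad\Lambda'_k(W')=L(W'\oplus(U_0+\{k\})),
\]
$\beta_k=l^*(U_0)$ and $\beta'_k=l^*(U_0+\{k\})$. Conditions (i) and (ii) were just shown, and (iii) holds because the values of $\Psi$ are $U_0$ and $U_0+\{k\}$, which differ at $k$.
\end{proof}

\begin{example}[The model case]\label{ex:model}
Let $\mathbf a=\mathbf b=\mathbf 0$, and suppose that $\pi$ is induced on all of $2^\omega$ by a Borel function $F$ with $F(U)=U$ for comeagerly many $U$. Fix $Z$ and put $Z'=F(Z)$. For comeagerly many $U$ the reductions \eqref{eq:split} transfer to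
\[
F(Z\cap U)\le_{\mathrm{tt}}Z'\oplus U,\qquad F(\overline Z\cap U)\le_{\mathrm{tt}}Z'\oplus U,\qquad U\le_{\mathrm{tt}}F(Z\cap U)\oplus F(\overline Z\cap U).
\]
Freezing the three functionals gives \eqref{eq:prop} with $g=g^*=F$ on a comeager subset of some $[u]$. Hence $Z\le_{\mathrm{tt}}F(Z)$, that is, $\mathbf z\le\pi(\mathbf z)$ for every degree $\mathbf z$.
\end{example}

The proof of Theorem~\ref{thm:main} follows this example with both assumptions removed. Borel functions are needed for freezing, and Sections~\ref{sec:candidates} and~\ref{sec:borel} provide them. Without $F(U)=U$, the real $U$ on the image side becomes $F(U)$, and the flip test then requires two things: that $F(U+\{k\})$ be obtained from $F(U)$ by total functionals uniformly in $k$, and that $F(U)$ and $F(U+\{k\})$ differ below a computable bound. The second does not follow from continuity and injectivity. If $\sigma$ is a permutation of $\omega$ and $F(X)=\{\sigma(k):k\in X\}$, then $F$ is a homeomorphism and the two reals differ only at $\sigma(k)$; and $\sigma$ is bounded by no computable function if it is a product of disjoint transpositions $(k_n\;m_n)$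 with $m_n$ larger than the value at $k_n$ of the $n$th computable function.

\section{Countably many Borel candidates}\label{sec:candidates}

We want to describe an image $Y$ of $X$ in a Borel way from $X$. Only order relations pass through $\pi^{-1}$, so we first encode the bits of an arbitrary real as order relations among degrees. For $G\in2^{\omega\times\omega}$ and $W\in2^\omega$ let
\[
G_n=\{i:(n,i)\in G\},\qquad G^W=\{(n,i)\in G:n\in W\}.
\]
So $G_n$ is the $n$th column of $G$, and $G^W$ keeps the columns indexed by $W$ and erases the others. We need one $G$ whose erased columns can never be recovered, for all $W$ at once.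

\begin{lemma}\label{lem:G}
There is $G\in2^{\omega\times\omega}$ such that for all $W\in2^\omega$ and $n\in\omega$,
\[
G_n\le_{\mathrm{tt}}G^W\oplus B\iff n\in W.
\]
\end{lemma}

\begin{proof}
If $n\in W$, then $G_n$ is the $n$th column of $G^W$, for every $G$. For $\Phi\in\mathbb F$ and $n\in\omega$ let
\[
O_{\Phi,n}=\{G:\Phi(G^W\oplus B)\ne G_n\text{ for all }W\text{ with }n\notin W\}.
\]
It suffices to show that each $O_{\Phi,n}$ is open and dense, since then the Baire category theorem gives $G\in\bigcap_{\Phi,n}O_{\Phi,n}$.

The set of pairs $(G,W)$ with $n\notin W$ and $\Phi(G^W\oplus B)=G_n$ is closed, since $\Phi$ is continuous. It is therefore compact, and so is its projection to the first coordinate, which is the complement of $O_{\Phi,n}$.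

For density, let $\sigma$ be a finite partial function with domain contained in $\{0,\dots,c-1\}\times\{0,\dots,r-1\}$, where $c>n$. Consider those $G\supset\sigma$ that vanish outside $\operatorname{dom}\sigma$ except at the positions $(n,i)$ with $i\ge r$, which are left free. If $n\notin W$, then $G^W$ does not depend on the free part, and it depends on $W$ only through $W\restriction c$. So the reals $\Phi(G^W\oplus B)$, with $G$ of this form and $n\notin W$, take at most $2^c$ values. There are infinitely many possibilities for $G_n$; choose the free part so that $G_n$ is none of these values. Then $G\in[\sigma]\cap O_{\Phi,n}$.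
\end{proof}

\begin{remark}
Totality is essential here: the lemma fails for Turing reducibility. Suppose $G$ had the stated property for $\le_{\mathrm T}$. Taking $W=\emptyset$ shows that no column is computable, so no column is empty, and then $G^W$ enumerates $W$ by searching for elements of the columns. The set $W=\{m+1:m\in G_0\oplus\overline{G_0}\}$ omits $0$, but an enumeration of $W$ decides $G_0$, so $G_0\le_{\mathrm T}G^W$.
\end{remark}

\begin{lemma}\label{lem:candidates}
There are Borel functions $f_i,h_j\colon2^\omega\to2^\omega$ $(i,j\in\omega)$ such that the sets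
\[
P_i=\{X:f_i(X)\text{ is an image of }X\},\qquad Q_j=\{U:h_j(U)\text{ is a preimage of }U\}
\]
satisfy $\bigcup_iP_i=\bigcup_jQ_j=2^\omega$.
\end{lemma}

\begin{proof}
Let $G$ be as in Lemma~\ref{lem:G}. Fix a preimage $R$ of $G$ and, for each $n$, a preimage $R_n$ of $G_n$. For $K\in\mathbb F$ let
\[
f_K(X)=\{n:R_n\le_{\mathrm{tt}}K(X\oplus R)\}.
\]
For each $n$ the condition $n\in f_K(X)$ defines an $F_\sigma$ set of reals $X$, so $f_K$ is Borel. Let $X$ be given, let $Y$ be an image of $X$, and let $Q$ be a preimage of $G^Y$. By (I4), $X\oplus A$ is a preimage of $Y$, so the reduction $G^Y\le_{\mathrm{tt}}Y\oplus G$ transfers to $Q\le_{\mathrm{tt}}X\oplus A\oplus R$. As $R\ge_{\mathrm{tt}}A$, there is $K\in\mathbb F$ with $Q=K(X\oplus R)$. Since $\pi^{-1}$ is an order isomorphism,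
\[
n\in Y\iff G_n\le_{\mathrm{tt}}G^Y\oplus B\iff\deg_{\mathbf b}G_n\le\deg_{\mathbf b}G^Y\iff R_n\le_{\mathrm{tt}}Q.
\]
So $Y=f_K(X)$, and $f_K(X)$ is an image of $X$. Enumerate the $f_K$ as $f_0,f_1,\dots$. The functions $h_j$ come from the same argument for $\pi^{-1}$, with $A$ and $B$ exchanged.
\end{proof}

\section{One Borel function on a comeager set}\label{sec:borel}

If the sets $P_i$ had the Baire property, we could use $f_i$ on an open set where $P_i$ is comeager and be done. They are defined from $\pi$, however, and two of them might each be everywhere nonmeager in $[\sigma]$ while being disjoint. The next lemma says that in this situation it does not matter which candidate we use. Its proof cannot compare $f_i$ and $f_{i'}$ at a point where both are correct, since there may be none. Instead it freezes twice. At points of $P_i$, the splitting of $U$ by $Y=f_i(X)$ transfers to reductions between preimages. Once frozen, these hold generically, hence at many points of $P_{i'}$, where $Y$ has no meaning for $\pi$; there we transfer them back using $Y'=f_{i'}(X)$.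

\begin{lemma}\label{lem:agree}
If $P_i$ and $P_{i'}$ are everywhere nonmeager in $[\sigma]$, then $f_i(X)\le_{\mathrm{tt}}f_{i'}(X)$ for comeagerly many $X\in[\sigma]$.
\end{lemma}

\begin{proof}
The set $T=\{X:f_i(X)\le_{\mathrm{tt}}f_{i'}(X)\}$ is Borel, so by (C2) it suffices to show that $T$ is nonmeager in every basic open subset of $[\sigma]$. The hypothesis passes to such subsets, so it suffices to show that $T$ is nonmeager in $[\sigma]$. Some $Q_j$ is nonmeager, so by (C1) there are $j_0$ and $u$ such that $Q=Q_{j_0}$ is everywhere nonmeager in $[u]$. Let $h=h_{j_0}$. Throughout the proof $Y$ and $Y'$ abbreviate the Borel functions $f_i(X)$ and $f_{i'}(X)$ of $X$.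

\emph{Step 1: transfer by $\pi^{-1}$.} Let $X\in P_i\cap[\sigma]$ and $U\in Q\cap[u]$. Choose $c,c^*$ with $Y\cap U\in Q_c$ and $\overline Y\cap U\in Q_{c^*}$. The reals $Y$, $U$, $Y\cap U$, $\overline Y\cap U$ have the preimages $X\oplus A$ (by (I4)), $h(U)$, $h_c(Y\cap U)$, $h_{c^*}(\overline Y\cap U)$. Transfer the reductions \eqref{eq:split} for $Y$ and $U$, and note that $X\oplus A\oplus h(U)\equiv_{\mathrm{tt}}X\oplus h(U)$ because $h(U)\ge_{\mathrm{tt}}A$. We obtain $K,K^*,\Omega_0\in\mathbb F$ with
\begin{equation}\label{eq:dagger}
\begin{gathered}
h_c(Y\cap U)=K(X\oplus h(U)),\qquad h_{c^*}(\overline Y\cap U)=K^*(X\oplus h(U)),\\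
h(U)=\Omega_0\big(h_c(Y\cap U)\oplus h_{c^*}(\overline Y\cap U)\big).
\end{gathered}
\end{equation}
For each tuple $(c,c^*,K,K^*,\Omega_0)$ these identities define a Borel set of pairs $(X,U)$. By (C3), $P_i\times Q$ is everywhere nonmeager in $[\sigma]\times[u]$. By (C4) there is a fixed tuple whose Borel set $\mathcal E$ is comeager in a box $[\sigma_1]\times[u_1]\subseteq[\sigma]\times[u]$.

\emph{Step 2: transfer back by $\pi$.} By (C3), $P_{i'}\times Q$ is everywhere nonmeager in $[\sigma_1]\times[u_1]$, and hence so is $(P_{i'}\times Q)\cap\mathcal E$. Let $(X,U)$ be a point of this set in the box, and put $q=h_c(Y\cap U)$, $q^*=h_{c^*}(\overline Y\cap U)$. We no longer assume $X\in P_i$, and $q,q^*$ need not be preimages of anything relevant; but \eqref{eq:dagger} holds, so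
\[
q\le_{\mathrm{tt}}X\oplus h(U),\qquad q^*\le_{\mathrm{tt}}X\oplus h(U),\qquad h(U)\le_{\mathrm{tt}}q\oplus q^*.
\]
Choose $d,d^*$ with $q\in P_d$ and $q^*\in P_{d^*}$. The reals $X$, $h(U)$, $q$, $q^*$ have the images $Y'$ (as $X\in P_{i'}$), $U\oplus B$ (by (I4), as $U\in Q$), $f_d(q)$, $f_{d^*}(q^*)$. Transfer the three reductions, using $Y'\oplus U\oplus B\equiv_{\mathrm{tt}}Y'\oplus U$ (as $Y'\ge_{\mathrm{tt}}B$) and $U\le_{\mathrm{tt}}U\oplus B$. With $g=f_d\circ h_c$ and $g^*=f_{d^*}\circ h_{c^*}$, we obtain $L,L^*,\Psi\in\mathbb F$ with
\begin{equation}\label{eq:ddagger}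
g(Y\cap U)=L(Y'\oplus U),\quad g^*(\overline Y\cap U)=L^*(Y'\oplus U),\quad U=\Psi\big(g(Y\cap U)\oplus g^*(\overline Y\cap U)\big).
\end{equation}
These identities again define Borel sets of pairs, so by (C4) there is a fixed tuple $(d,d^*,L,L^*,\Psi)$ for which \eqref{eq:ddagger} holds at comeagerly many points of a box $[\sigma_2]\times[u_2]\subseteq[\sigma_1]\times[u_1]$.

\emph{Step 3: the flip test.} By Kuratowski--Ulam, for comeagerly many $X\in[\sigma_2]$ the identities \eqref{eq:ddagger} hold for comeagerly many $U\in[u_2]$. For such $X$, Proposition~\ref{prop:split} with $Z=Y$, $Z'=Y'$ gives $Y\le_{\mathrm{tt}}Y'$. So $T$ is comeager in $[\sigma_2]$, hence nonmeager in $[\sigma]$.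
\end{proof}

\begin{proposition}\label{prop:F}
There are a Borel function $F\colon2^\omega\to2^\omega$ and a comeager Borel set $D$ such that $F(X)$ is an image of $X$ for every $X\in D$.
\end{proposition}

\begin{proof}
Let $O_i$ be the union of the basic open sets in which $P_i$ is everywhere nonmeager. The set $P_i\setminus O_i$ is meager. Otherwise, by (C1), it is everywhere nonmeager in some $[\sigma]$; then so is $P_i$, so $[\sigma]\subseteq O_i$ and $P_i\setminus O_i$ misses $[\sigma]$, which is absurd. Next, $O_i\cap O_{i'}$ is a countable union of basic open sets in which both $P_i$ and $P_{i'}$ are everywhere nonmeager, so by Lemma~\ref{lem:agree}, applied to $(i,i')$ and to $(i',i)$, the set $M_{i,i'}$ of $X\in O_i\cap O_{i'}$ with $f_i(X)\not\equiv_{\mathrm{tt}}f_{i'}(X)$ is meager. Let $D$ be the complement of a meager $F_\sigma$ set that contains all $P_i\setminus O_i$ and all $M_{i,i'}$. Let $F(X)=f_{i'}(X)$ for the least $i'$ with $X\in O_{i'}$, and $F(X)=\emptyset$ if there is none; $F$ is Borel. Let $X\in D$ and choose $i$ with $X\in P_i$. Then $X\in O_i$, so $F(X)=f_{i'}(X)$ for some $i'$ with $X\in O_i\cap O_{i'}$,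 and $F(X)\equiv_{\mathrm{tt}}f_i(X)$ is an image of $X$.
\end{proof}

\begin{remark}
For $\mathbf a=\mathbf b=\mathbf 0$ this already answers question (1). For each $n$ and each $v\in\{0,1\}$ the Borel set $\{X:F(X)(n)=v\}$ differs from an open set by a meager set; removing these meager sets from $D$ leaves a comeager set on which $F$ is continuous.
\end{remark}

\section{Flips and shifts seen through $F$}\label{sec:transport}

Fix $F$ and $D$ as in Proposition~\ref{prop:F}. We now establish the two properties of $F$ asked for at the end of Section~\ref{sec:flip}.

For a single position $k$, the reals $X$ and $X+\{k\}$ have the same degree, so $F(X+\{k\})\equiv_{\mathrm{tt}}F(X)$ generically, and freezing gives a functional that works in some basic open set. Doing this for each $k$ yields unrelated functionals on unrelated open sets. To get uniformity we generate all flips from finitely many operations: index the bits of a column by $\mathbb Z$, so that the shift $\rho$ of the column is a homeomorphism that preserves degrees; then the flip at position $j$ is the conjugate of the flip at position $0$ by $\rho^j$. It is enough to simulate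 three operations, the flip at $0$, $\rho$ and $\rho^{-1}$, and to iterate them.

A second obstacle appears. If we choose the column and then freeze, the resulting open set $[x]$ may prescribe bits in that column, and iterating $\rho$ leads out of $[x]$. The column has to be chosen \emph{after} freezing. So we freeze, once, the operations ``add $E$'' and ``shift the columns listed in $\theta$'' with generic parameters $E$ and $\theta$, then choose a column $n_0$ that the frozen boxes do not mention, and recover the flip and the shift in column $n_0$ as differences of two such operations. The price is that images of $E$ and $\theta$ enter as an oracle, which will be removed at the end.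

\subsection{Freezing addition and shifts}

Regard $F$ and $D$ also on $2^I$, $I=\omega\times\mathbb Z$. For $X\in2^I$ and $\theta\in2^\omega$ let $X^\theta(n,m)=X(n,m+\theta(n))$, so the columns $n\in\theta$ are shifted by one. Since $X(n,m)=X^\theta(n,m-\theta(n))$ and $X=(X+E)+E$, we have, for $X,E\in2^I$,
\begin{equation}\label{eq:ops}
X+E\le_{\mathrm{tt}}X\oplus E,\quad X\le_{\mathrm{tt}}(X+E)\oplus E,\quad X^\theta\le_{\mathrm{tt}}X\oplus\theta,\quad X\le_{\mathrm{tt}}X^\theta\oplus\theta.
\end{equation}

\begin{lemma}\label{lem:boxes}
There are finite partial functions $x,e\colon I\to2$ with $\operatorname{dom}x=\operatorname{dom}e$ and $t\colon\omega\to2$, functionals $\Phi_1,\dots,\Phi_4\in\mathbb F$, and Borel sets $D_0\subseteq D$, $\mathcal C_1$, $\mathcal C_2$, comeager in $[x]$, $[x]\times[e]$, $[x]\times[t]$ respectively, such that: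
\begin{enumerate}
\item[(a)] $F$ is injective on $D_0$;
\item[(b)] if $(X,E)\in\mathcal C_1$, then $X,E,X+E\in D$ and
\[
F(X+E)=\Phi_1(F(X)\oplus F(E)),\qquad F(X)=\Phi_2(F(X+E)\oplus F(E));
\]
\item[(c)] if $(X,\theta)\in\mathcal C_2$, then $X,\theta,X^\theta\in D$ and
\[
F(X^\theta)=\Phi_3(F(X)\oplus F(\theta)),\qquad F(X)=\Phi_4(F(X^\theta)\oplus F(\theta)).
\]
\end{enumerate}
\end{lemma}

\begin{proof}
Let $X\in D$ and choose $j$ with $F(X)\in Q_j$. Both $h_j(F(X))$ and, by (I4), $X\oplus A$ are preimages of $F(X)$, so $X=\Theta(h_j(F(X)))$ for some $\Theta\in\mathbb F$. By (C4) there are fixed $j,\Theta$ and $x_0$ such that the Borel set $D_0$ of $X\in D$ with $X=\Theta(h_j(F(X)))$ is comeager in $[x_0]$. On $D_0$ the function $F$ has the left inverse $\Theta\circ h_j$.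

The maps $(X,E)\mapsto X+E$ and $(X,\theta)\mapsto X^\theta$ are continuous and are homeomorphisms of $2^I$ in $X$ when the parameter is fixed. By (C5), applied to them and to the projections, the Borel sets $\{(X,E):X,E,X+E\in D\}$ and $\{(X,\theta):X,\theta,X^\theta\in D\}$ are comeager. At a point of the first set, the first two reductions in \eqref{eq:ops} transfer to the identities in (b) for some $\Phi_1,\Phi_2$; at a point of the second set, the last two transfer to (c) for some $\Phi_3,\Phi_4$. Apply (C4) in $[x_0]\times2^I$ to fix $\Phi_1,\Phi_2$ and a box $[x_1]\times[e_1]$ in which (b) holds comeagerly; then apply (C4) in $[x_1]\times2^\omega$ to fix $\Phi_3,\Phi_4$ and a box $[x_2]\times[t]$ in which (c) holds comeagerly. Extend $x_2$ and $e_1$ to $x$ and $e$ with a common finite domain, and let $\mathcal C_1\subseteq[x]\times[e]$ and $\mathcal C_2\subseteq[x]\times[t]$ be the Borel sets where the conclusions of (b) and (c) hold.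
\end{proof}

\subsection{The free column}

Fix $n_0\notin\operatorname{dom}t$ such that the column $\{n_0\}\times\mathbb Z$ is disjoint from $\operatorname{dom}x=\operatorname{dom}e$. Let
\[
\delta_j=\{(n_0,j)\}\in2^I\ \ (j\in\mathbb Z),\qquad\varepsilon=\{n_0\}\in2^\omega,\qquad t^+=t\cup\{(n_0,1)\},
\]
and let $\rho\colon2^I\to2^I$ shift column $n_0$: $(\rho X)(n_0,m)=X(n_0,m+1)$, the other columns being unchanged. Let $\Gamma$ be the countable group of homeomorphisms of $2^I$ generated by $\rho$ and the flips $X\mapsto X+\delta_j$. Elements of $\Gamma$ change only column $n_0$, so they map $[x]$ onto $[x]$. Since $(\rho^j\delta_j)(n_0,m)=\delta_j(n_0,m+j)$ is $1$ exactly for $m=0$,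
\begin{equation}\label{eq:conj}
\rho^j(X+\delta_j)=\rho^jX+\delta_0,\qquad\text{that is,}\qquad X+\delta_j=\rho^{-j}(\rho^jX+\delta_0).
\end{equation}

Let $\mathcal P$, the set of \emph{good parameters}, consist of those $(E,\theta)\in[e]\times[t^+]$ such that comeagerly many $X\in[x]$ satisfy
\begin{equation}\label{eq:four}
(X,E)\in\mathcal C_1,\quad(X,E+\delta_0)\in\mathcal C_1,\quad(X,\theta)\in\mathcal C_2,\quad(X,\theta+\varepsilon)\in\mathcal C_2.
\end{equation}
For $(E,\theta)\in\mathcal P$ let $N(E,\theta)$ be the set of $X\in[x]$ such that every point $X^\circ$ of the orbit $\Gamma X$ lies in $D_0$, satisfies \eqref{eq:four} with $X^\circ$ in place of $X$, and has a section $(\mathcal C_1)_{X^\circ}$ that is comeager in $[e]$.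

\begin{lemma}\label{lem:PN}
The set $\mathcal P$ is comeager in $[e]\times[t^+]$. For $(E,\theta)\in\mathcal P$, the set $N(E,\theta)$ is $\Gamma$-invariant and comeager in $[x]$, and
\[
C=F(E)\oplus F(E+\delta_0)\oplus F(\theta)\oplus F(\theta+\varepsilon)
\]
is an image of $E\oplus\theta$.
\end{lemma}

\begin{proof}
Each condition in \eqref{eq:four} defines a Borel set that is comeager in $[x]\times[e]\times[t^+]$. For the first this holds because $\mathcal C_1$ is comeager in $[x]\times[e]$; for the second, because $E\mapsto E+\delta_0$ is a homeomorphism of $[e]$; for the third and fourth, because $\theta\mapsto\theta$ and $\theta\mapsto\theta+\varepsilon$ map $[t^+]$ homeomorphically onto the open subsets $[t^+]$ and $[t\cup\{(n_0,0)\}]$ of $[t]$. Kuratowski--Ulam gives the first statement.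

Let $(E,\theta)\in\mathcal P$. The set $N_0$ of $X^\circ\in[x]$ that meet the three requirements is comeager in $[x]$: by Lemma~\ref{lem:boxes} for $D_0$, by definition of $\mathcal P$ for \eqref{eq:four}, and by Kuratowski--Ulam for the sections. Then $N(E,\theta)=\bigcap_{\gamma\in\Gamma}\gamma^{-1}N_0$ is $\Gamma$-invariant and comeager in $[x]$. Some $X$ satisfies \eqref{eq:four}, so $E,E+\delta_0,\theta,\theta+\varepsilon\in D$. By (I2), $C$ is an image of the join of these four reals, which has the degree of $E\oplus\theta$.
\end{proof}

For reals $H$ and $C=C_1\oplus C_2\oplus C_3\oplus C_4$ define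
\begin{gather*}
\mathsf T_C(H)=\Phi_2\big(\Phi_1(H\oplus C_1)\oplus C_2\big),\\
\mathsf S_C(H)=\Phi_4\big(\Phi_3(H\oplus C_3)\oplus C_4\big),\qquad\mathsf S^-_C(H)=\Phi_4\big(\Phi_3(H\oplus C_4)\oplus C_3\big).
\end{gather*}
These are tt-functionals of $H\oplus C$. So are the iterates $\mathsf S_C^j(H)$ and the compositions $(\mathsf S_C^-)^j\mathsf T_C\mathsf S_C^j(H)$, uniformly in $j\ge0$.

\begin{lemma}[Simulation]\label{lem:sim}
Let $(E,\theta)\in\mathcal P$ and let $C$ be as in Lemma~\ref{lem:PN}. For all $X\in N(E,\theta)$,
\[
F(X+\delta_0)=\mathsf T_C(F(X)),\qquad F(\rho X)=\mathsf S_C(F(X)),\qquad F(\rho^{-1}X)=\mathsf S^-_C(F(X)).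
\]
Consequently, for all $X\in N(E,\theta)$ and $j\ge0$,
\[
F(\rho^jX)=\mathsf S^j_C(F(X)),\qquad F(X+\delta_j)=(\mathsf S^-_C)^j\,\mathsf T_C\,\mathsf S^j_C(F(X)).
\]
\end{lemma}

\begin{proof}
Let $X\in N(E,\theta)$. The points $X$, $X+\delta_0$, $\rho X$, $\rho^{-1}X$ all satisfy \eqref{eq:four}. In each case we pass from $X$ to the target through a common third point.

\emph{Flip.} We have $(X+\delta_0)+(E+\delta_0)=X+E$. The second identity of (b) for $(X+\delta_0,E+\delta_0)$ and the first for $(X,E)$ give
\[
F(X+\delta_0)=\Phi_2\big(F(X+E)\oplus F(E+\delta_0)\big)=\Phi_2\big(\Phi_1(F(X)\oplus F(E))\oplus F(E+\delta_0)\big).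
\]

\emph{Shift.} As $\theta(n_0)=1$ and $(\theta+\varepsilon)(n_0)=0$, the reals $(\rho X)^{\theta+\varepsilon}$ and $X^\theta$ both have the value $X(n_0,m+1)$ at $(n_0,m)$, and they agree in the other columns, where $\rho$ and $\varepsilon$ have no effect. So $(\rho X)^{\theta+\varepsilon}=X^\theta$. The second identity of (c) for $(\rho X,\theta+\varepsilon)$ and the first for $(X,\theta)$ give
\[
F(\rho X)=\Phi_4\big(F(X^\theta)\oplus F(\theta+\varepsilon)\big)=\Phi_4\big(\Phi_3(F(X)\oplus F(\theta))\oplus F(\theta+\varepsilon)\big).
\]

\emph{Inverse shift.} The reals $(\rho^{-1}X)^\theta$ and $X^{\theta+\varepsilon}$ both have the value $X(n_0,m)$ at $(n_0,m)$ and agree elsewhere. The second identity of (c) for $(\rho^{-1}X,\theta)$ and the first for $(X,\theta+\varepsilon)$ give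
\[
F(\rho^{-1}X)=\Phi_4\big(F(X^{\theta+\varepsilon})\oplus F(\theta)\big)=\Phi_4\big(\Phi_3(F(X)\oplus F(\theta+\varepsilon))\oplus F(\theta)\big).
\]

By \eqref{eq:conj}, $X+\delta_j$ is reached from $X$ by $j$ shifts, one flip at position $0$, and $j$ inverse shifts. All intermediate points lie in the $\Gamma$-invariant set $N(E,\theta)$, so the three identities apply at every step.
\end{proof}

\subsection{A uniform bound for the flip at position $0$}

It remains to bound the place where $F(V)$ and $F(V+\delta_j)$ differ. Applying $\mathsf S^j_C$, which has a modulus computable in $j$, reduces this to the pairs $F(\rho^jV)$ and $F(\rho^jV+\delta_0)$. Each pair consists of distinct reals, by injectivity on $D_0$; we need them to differ below one bound $p_0$ that does not depend on $j$. Compactness does not give this directly, because $F$ is only Borel and a limit point of the $\rho^jV$ need not be generic. Instead we use addition to move all the near-collisions to one generic point $M$.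

\begin{lemma}\label{lem:sep}
Let $(E,\theta)\in\mathcal P$ and $V\in N(E,\theta)$. There is $p_0$ such that
\[
F(\rho^jV)\restriction p_0\ne F(\rho^jV+\delta_0)\restriction p_0\qquad\text{for all }j\ge0.
\]
\end{lemma}

\begin{proof}
Suppose not. Then for every $p$ there is $X_p=\rho^{j_p}V$ with $F(X_p)\restriction p=F(X_p+\delta_0)\restriction p$. Let $x+e$ be the sum mod $2$ of $x$ and $e$ on their common domain, and let $\mathcal H$ be the Borel set of $M\in[x+e]$ with $F(M)=F(M+\delta_0)$.

\emph{$\mathcal H$ is comeager in $[x+e]$.} Since $X_p\in[x]$, the map $M\mapsto X_p+M$ is a homeomorphism of $[x+e]$ onto $[e]$. The points $X_p$ and $X_p+\delta_0$ lie in $\Gamma V$, so the sections of $\mathcal C_1$ at them are comeager in $[e]$. Hence for comeagerly many $M\in[x+e]$, for all $p$, the real $E_p=X_p+M$ lies in both sections. For such $M$, since $X_p+E_p=M$, the first identity of (b) gives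
\[
F(M)=\Phi_1\big(F(X_p)\oplus F(E_p)\big),\qquad F(M+\delta_0)=\Phi_1\big(F(X_p+\delta_0)\oplus F(E_p)\big).
\]
The two arguments of $\Phi_1$ agree below $2p$. If $\mu$ is a modulus of $\Phi_1$, then $F(M)\restriction n=F(M+\delta_0)\restriction n$ whenever $\mu(n)\le2p$. As $p$ is arbitrary, $M\in\mathcal H$.

\emph{Contradiction with injectivity.} For each $E_1\in[e]$ the map $X\mapsto X+E_1$ is a homeomorphism of $[x]$ onto $[x+e]$, so by (C5) comeagerly many $(X,E_1)\in[x]\times[e]$ have $X+E_1\in\mathcal H$. Since $X\mapsto X+\delta_0$ is a homeomorphism of $[x]$, comeagerly many pairs also satisfy $(X,E_1),(X+\delta_0,E_1)\in\mathcal C_1$ and $X,X+\delta_0\in D_0$. For a pair with all these properties, the second identity of (b) gives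
\[
F(X)=\Phi_2\big(F(X+E_1)\oplus F(E_1)\big)=\Phi_2\big(F(X+E_1+\delta_0)\oplus F(E_1)\big)=F(X+\delta_0),
\]
which contradicts (a).
\end{proof}

The arguments of $\Phi_1$ in this proof change with $p$, so continuity at each argument would not suffice; the proof uses the single modulus $\mu$, that is, the totality of $\Phi_1$.

\section{Proof of the theorem}\label{sec:proof}

We run the argument of Example~\ref{ex:model}, writing the real to be recovered into the free column. One point differs: the halves $Y\cap U$ and $\overline Y\cap U$ are far from generic and need not lie in $D$, so their images are taken from the candidates $f_c$ of Lemma~\ref{lem:candidates} rather than from $F$.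

\begin{lemma}\label{lem:param}
Let $Z\in2^\omega$ and let $Z'$ be an image of $Z$. There is a basic open set $[w]\subseteq[x]$ such that for every $(E,\theta)\in\mathcal P$, with $C$ as in Lemma~\ref{lem:PN},
\[
Z\le_{\mathrm{tt}}Z'\oplus F(V)\oplus C\qquad\text{for comeagerly many }V\in[w].
\]
\end{lemma}

\begin{proof}
Let $Y=\{(n_0,j):j\ge0,\ j\in Z\}\in2^I$. Then $Y\equiv_{\mathrm{tt}}Z$, so $Z'$ is an image of $Y$. Let $U\in D\cap[x]$ and choose $c,c^*$ with $Y\cap U\in P_c$ and $\overline Y\cap U\in P_{c^*}$. The reductions \eqref{eq:split} for $Y$ and $U$ transfer: there are $L,L^*,\Omega\in\mathbb F$ with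
\begin{equation}\label{eq:d}
\begin{gathered}
f_c(Y\cap U)=L(Z'\oplus F(U)),\qquad f_{c^*}(\overline Y\cap U)=L^*(Z'\oplus F(U)),\\
F(U)=\Omega\big(f_c(Y\cap U)\oplus f_{c^*}(\overline Y\cap U)\big).
\end{gathered}
\end{equation}
By (C4) there are fixed $c,c^*,L,L^*,\Omega$ and $[w]\subseteq[x]$ such that the set $\mathcal R$ of $U$ satisfying \eqref{eq:d} is comeager in $[w]$. The function $w$ may prescribe finitely many bits in column $n_0$; let $J=\{j\ge0:(n_0,j)\notin\operatorname{dom}w\}$, a cofinite subset of $\omega$.

Let $(E,\theta)\in\mathcal P$. For $j\in J$ the flip $V\mapsto V+\delta_j$ is a homeomorphism of $[w]$, so comeagerly many $V\in[w]$ satisfy $V\in N(E,\theta)$, $V\in\mathcal R$, and $V+\delta_j\in\mathcal R$ for all $j\in J$. Fix such a $V$. We apply the flip test to $Z$ and $W=Z'\oplus F(V)\oplus C$, with $\Omega$ as in \eqref{eq:d} and, for $j\in J$,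
\[
\alpha_j=f_c(Y\cap V),\quad\alpha'_j=f_c(Y\cap(V+\delta_j)),\quad\beta_j=f_{c^*}(\overline Y\cap V),\quad\beta'_j=f_{c^*}(\overline Y\cap(V+\delta_j)).
\]

\emph{The functionals.} For $W'=W_1\oplus W_2\oplus W_3$ put
\[
\Lambda_j(W')=L(W_1\oplus W_2),\qquad\Lambda'_j(W')=L\big(W_1\oplus(\mathsf S^-_{W_3})^j\,\mathsf T_{W_3}\,\mathsf S^j_{W_3}(W_2)\big).
\]
These are uniformly computable sequences of tt-functionals. By \eqref{eq:d} for $V$, $\Lambda_j(W)=\alpha_j$. By Lemma~\ref{lem:sim} and \eqref{eq:d} for $V+\delta_j$, $\Lambda'_j(W)=L(Z'\oplus F(V+\delta_j))=\alpha'_j$.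

\emph{Conditions (i) and (ii).} If $j\notin Z$, then $(n_0,j)\notin Y$, so $Y\cap V=Y\cap(V+\delta_j)$ and $\alpha_j=\alpha'_j$. If $j\in Z$, then $(n_0,j)\notin\overline Y$, so $\overline Y\cap V=\overline Y\cap(V+\delta_j)$ and $\beta_j=\beta'_j$.

\emph{Condition (iii).} By the last identity in \eqref{eq:d}, $\Omega(\alpha_j\oplus\beta_j)=F(V)$ and $\Omega(\alpha'_j\oplus\beta'_j)=F(V+\delta_j)$. Let $p_0$ be as in Lemma~\ref{lem:sep}. Let $\mu$ be a modulus of the sequence of functionals $H\oplus C'\mapsto\mathsf S^j_{C'}(H)$, and put $s(j)=\mu(j,p_0)$; then $s$ is computable and $\mathsf S^j_C(H)\restriction p_0$ depends only on $H\restriction s(j)$. Suppose $F(V)\restriction s(j)=F(V+\delta_j)\restriction s(j)$. Both $V$ and $V+\delta_j$ lie in $N(E,\theta)$, so Lemma~\ref{lem:sim} and \eqref{eq:conj} give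
\[
F(\rho^jV)\restriction p_0=\mathsf S^j_C(F(V))\restriction p_0=\mathsf S^j_C(F(V+\delta_j))\restriction p_0=F(\rho^jV+\delta_0)\restriction p_0,
\]
contrary to the choice of $p_0$.

Lemma~\ref{lem:flip} now gives $Z\le_{\mathrm{tt}}W$.
\end{proof}

The oracles $F(V)$ and $C$ are complicated, but they are images of generic reals. Pulling the reduction back through $\pi^{-1}$ replaces them by $V,E,\theta$ themselves, and on that side total functionals are continuous in the parameters, so the generic parameters can be traded for computable ones.

\begin{proposition}\label{prop:claim}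
For every $Z\in2^\omega$, $\pi^{-1}(\deg_{\mathbf b}Z)\le\deg_{\mathbf a}Z$.
\end{proposition}

\begin{proof}
Let $R$ be a preimage of $Z$; we must show $R\le_{\mathrm{tt}}Z\oplus A$. Let $Z'$ and $[w]$ be as in Lemma~\ref{lem:param}. Let $(E,\theta)\in\mathcal P$ and let $V\in[w]\cap D$ satisfy $Z\le_{\mathrm{tt}}W=Z'\oplus F(V)\oplus C$. By (I2) and Lemma~\ref{lem:PN}, $W$ is an image of $Z\oplus V\oplus E\oplus\theta$, so by (I4) the real $Z\oplus V\oplus E\oplus\theta\oplus A$ is a preimage of $W$. By (I3) for preimages,
\begin{equation}\label{eq:f}
R\le_{\mathrm{tt}}Z\oplus V\oplus E\oplus\theta\oplus A.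
\end{equation}
The set of triples $(V,E,\theta)\in[w]\times[e]\times[t^+]$ satisfying \eqref{eq:f} is the union over $\Xi\in\mathbb F$ of the closed sets
\[
K_\Xi=\{(V,E,\theta)\in[w]\times[e]\times[t^+]:\Xi(Z\oplus V\oplus E\oplus\theta\oplus A)=R\}.
\]
For every $(E,\theta)$ in the comeager set $\mathcal P$, comeagerly many $V\in[w]$ satisfy \eqref{eq:f}. By Kuratowski--Ulam, the $F_\sigma$ set $\bigcup_\Xi K_\Xi$ is comeager in the box. By (C4) some $K_\Xi$ is comeager in a smaller box, and being closed it contains that box. Choose in it a point $(V,E,\theta)$ whose coordinates are finite sets. Then $R=\Xi(Z\oplus V\oplus E\oplus\theta\oplus A)\le_{\mathrm{tt}}Z\oplus A$.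
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Proposition~\ref{prop:claim} was proved for an arbitrary order isomorphism of upper cones, so it also applies to $\pi^{-1}\colon\mathcal D(\ge\mathbf b)\to\mathcal D(\ge\mathbf a)$. Thus for all reals $Z$
\begin{equation}\label{eq:both}
\pi^{-1}(\deg_{\mathbf b}Z)\le\deg_{\mathbf a}Z,\qquad\pi(\deg_{\mathbf a}Z)\le\deg_{\mathbf b}Z.
\end{equation}
Taking $Z=A$ in the first inequality gives $\pi^{-1}(\mathbf a\vee\mathbf b)\le\mathbf a$. Since $\mathbf a$ is the least element of $\mathcal D(\ge\mathbf a)$ and $\pi^{-1}$ maps least element to least element, $\pi^{-1}(\mathbf a\vee\mathbf b)=\mathbf a=\pi^{-1}(\mathbf b)$. By injectivity $\mathbf a\vee\mathbf b=\mathbf b$, that is, $\mathbf a\le\mathbf b$. Taking $Z=B$ in the second inequality gives $\mathbf b\le\mathbf a$ in the same way, so $\mathbf a=\mathbf b$.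

Now let $\mathbf x\ge\mathbf a$ and $Z\in\mathbf x$. Then $\deg_{\mathbf a}Z=\deg_{\mathbf b}Z=\mathbf x$, and \eqref{eq:both} reads $\pi^{-1}(\mathbf x)\le\mathbf x$ and $\pi(\mathbf x)\le\mathbf x$. Applying $\pi$ to the first inequality gives $\mathbf x\le\pi(\mathbf x)$. Hence $\pi(\mathbf x)=\mathbf x$.
\end{proof}

\begin{remark}
Surjectivity of $\pi$ is used whenever a preimage is chosen, beginning with the reals $R,R_n$ in Lemma~\ref{lem:candidates}. It cannot be dropped: if $\mathbf b<\mathbf a$, the inclusion $\mathcal D(\ge\mathbf a)\to\mathcal D(\ge\mathbf b)$ preserves and reflects the order and preserves joins, and $\mathbf a\ne\mathbf b$.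
\end{remark}

\begin{thebibliography}{9}

\bibitem{Kechris}
Kechris, \emph{Classical Descriptive Set Theory}.

\bibitem{KH}
Bj{\o}rn Kjos-Hanssen, \emph{Baire measurable functions and automorphisms of the truth-table degrees}, arXiv:2610.16059 (2026).

\end{thebibliography}
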